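\title{Graphs whose vertices lie in distinct numbers of induced copies of $F$}

\begin{abstract}
For a graph $F$, the $[F]$-degree of a vertex $v$ of a graph $G$ is the number of induced copies of $F$ in $G$ that contain $v$, and $G$ is $[F]$-irregular if its vertices have pairwise distinct $[F]$-degrees. We prove that for every graph $F$ of order at least $3$ there is an $[F]$-irregular graph of every sufficiently large order. This proves the Strong Conjecture about $[F]$-irregular graphs. One graph can be chosen for any finite family of such $F$ simultaneously, and the analogue for copies that need not be induced also holds. The graphs consist of many pairs of large vertex classes with a rotational symmetry, which is broken by a bounded set of extra vertices; the $[F]$-degrees are then separated on three different scales.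
\end{abstract}

\section{Introduction}\label{sec:intro}

All graphs are finite and simple, $|G|$ is the order of $G$, and $[k]=\{1,\dots,k\}$. Fix a graph $F$. The \emph{$[F]$-degree} of a vertex $v$ of a graph $G$ is the number of induced subgraphs of $G$ that are isomorphic to $F$ and contain $v$. The graph $G$ is \emph{$[F]$-irregular} if distinct vertices of $G$ have distinct $[F]$-degrees.

For $F=K_2$ the $[F]$-degree is the ordinary degree, and irregularity is impossible: in a graph of order $n\ge2$ the degrees lie in $\{0,\dots,n-1\}$, and $0$ and $n-1$ do not both occur, so two vertices have the same degree. This is a pigeonhole obstruction, and it disappears when $|F|=k\ge3$, because the $n$ values of the $[F]$-degree may then be taken from $\{0,\dots,\binom{n-1}{k-1}\}$, a set much larger than $n$. One therefore expects irregular graphs to exist. For every path $P_k$ with $k\ge3$ it is known that there are infinitely many $[P_k]$-irregular graphs; see \cite{DLMF}, where the following \emph{Strong Conjecture about $[F]$-irregular graphs} is posed: for every connected graph $F$ of order at least $3$ there are infinitely many pairwise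 non-isomorphic $[F]$-irregular graphs. We prove it in a stronger form.

\begin{theorem}\label{thm:induced}
For every finite family $\mathcal F$ of graphs of order at least $3$ there is $n_0$ such that for each $n\ge n_0$ some graph of order $n$ is $[F]$-irregular for all $F\in\mathcal F$ simultaneously. In particular, for every connected $F$ with $|F|\ge3$ there are infinitely many $[F]$-irregular graphs. Conversely, if $|F|\le2$, then no graph with at least two vertices is $[F]$-irregular.
\end{theorem}

The same argument counts copies that need not be induced.

\begin{theorem}\label{thm:noninduced}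
For every finite family $\mathcal F$ of graphs, each with a vertex of degree at least $2$ (for instance, connected graphs of order at least $3$), there is $n_0$ such that for each $n\ge n_0$ some graph $G$ of order $n$ has the following property: for every $F\in\mathcal F$, distinct vertices of $G$ lie in distinct numbers of (not necessarily induced) subgraphs isomorphic to $F$.
\end{theorem}

That there is room for $n$ distinct values does not tell us how to attain them, and for $k=3$ the room is smaller than it looks. If $n\ge3$ values are drawn independently from one distribution $(q_j)$ on $\{0,\dots,\binom{n-1}2\}$, then two given values coincide with probability $\sum_jq_j^2\ge1/(\binom{n-1}2+1)$ by the Cauchy--Schwarz inequality, so the expected number of coinciding pairs is at least $\binom n2/(\binom{n-1}2+1)>1$. Our graphs are therefore not random at the level of vertices. They are explicit enlargements of a bounded ``skeleton'', and only the skeleton is chosen at random. The vertices fall into boundedly many classes of size about $m$, and the $[F]$-degrees are told apart on three scales: differences of order $m^{k-1}$ separate the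 classes, differences of order $m^{k-2}$ separate the two halves of a class, and differences of order $m^{k-3}$ and of constant sign order the vertices inside a half. The last scale is where $k\ge3$ is needed.

Section~\ref{sec:weights} reduces both theorems to one statement about weights on $k$-vertex graphs. Section~\ref{sec:triangles} shows the three scales for triangles. The graphs are defined in Section~\ref{sec:construction}, the skeleton is found in Section~\ref{sec:skeleton}, and Sections~\ref{sec:scales} and~\ref{sec:end} contain the estimates and the choice of constants.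

\section{Admissible weights}\label{sec:weights}

For $k\ge3$, a \emph{$k$-weight} is a real-valued function $w$ on graphs with $k$ vertices that is invariant under isomorphism. We write $k_w=k$ and $\|w\|=\max|w|$. For a vertex $v$ of a graph $G$ put
\[
D_w(v)=\sum_{S\ni v,\ |S|=k}w(G[S]).
\]
If $w=\mathbf 1_F$ is the indicator of being isomorphic to $F$, then $D_w(v)$ is the $[F]$-degree of $v$.

The \emph{state} of a pair of vertices is $1$ if the pair is an edge and $0$ otherwise; ``$ij:a$'' means that the pair $ij$ has state $a$. Let $0<p<1$ and let $\mathbb G$ be the random graph on $[k]$ in which the pairs are edges independently with probability $p$. Conditioning on the states of some pairs fixes these states and leaves the other pairs independent with probability $p$. For $\sigma\in\{0,1\}$ define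
\[
\pi_\sigma=E[w(\mathbb G)\mid 13:\sigma],\qquad f=\pi_1-\pi_0,
\]
\[
h_\sigma=\sum_{a,b\in\{0,1\}}(-1)^{a+b}\,E[w(\mathbb G)\mid 12:a,\ 23:b,\ 13:\sigma].
\]
These are polynomials in $p$. The polynomial $f$ is the mean change of $w$ when one edge is switched on. The polynomial $h_\sigma$ is a mixed second difference: it measures how the effect of switching on $12$ depends on the state of the incident pair $23$, when the third side $13$ has state $\sigma$. We add the subscript $w$ when several weights are in play.

\begin{definition}\label{def:admissible}
A weight $w$ is \emph{admissible} if $f\not\equiv0$ and at least one of $h_0,h_1$ is not identically $0$.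
\end{definition}

\begin{theorem}\label{thm:weights}
Let $\mathcal W$ be a finite set of admissible weights (the orders $k_w\ge3$ may differ). There is $n_0$ such that for every $n\ge n_0$ there is a graph $G$ of order $n$ in which, for every $w\in\mathcal W$, the values $D_w(v)$, $v\in V(G)$, are pairwise distinct.
\end{theorem}

\begin{remark}\label{rem:k3}
For $k=3$ the definition is transparent. A graph on three vertices is determined up to isomorphism by its number $j$ of edges; let $w_j$ be its weight. Then $h_\sigma=w_\sigma-2w_{\sigma+1}+w_{\sigma+2}$ does not depend on $p$, and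
\[
f=(1-p)^2(w_1-w_0)+2p(1-p)(w_2-w_1)+p^2(w_3-w_2).
\]
So $h_0=h_1=0$ exactly when $w_j=a+bj$ is affine in $j$, and $f\equiv0$ exactly when $w$ is constant, because $(1-p)^2$, $p(1-p)$, $p^2$ are linearly independent. Thus a $3$-weight is admissible if and only if it is not affine in the number of edges. For an affine weight the conclusion of Theorem~\ref{thm:weights} fails: in a graph of order $n\ge3$, an edge at $v$ lies in $n-2$ triples through $v$ and any other edge in one, so $D_w(v)=a\binom{n-1}2+b\big((n-2)\deg v+|E(G)|-\deg v\big)$ depends only on $\deg v$. For triangles, $w=\mathbf 1_{K_3}$, we get $f=p^2$, $h_0=0$, $h_1=1$.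
\end{remark}

\begin{proof}[Proof of Theorem~\ref{thm:induced} from Theorem~\ref{thm:weights}]
Let $|F|=k\ge3$, $e=|E(F)|$, $N=\binom k2$ and $w=\mathbf 1_F$; we show that $w$ is admissible. Let $\mathcal C$ be the set of graphs on $[k]$ isomorphic to $F$. Permutations of $[k]$ preserve $\mathcal C$ and act transitively on pairs, so the pair $13$ is an edge in $|\mathcal C|e/N$ members of $\mathcal C$ and a non-edge in $|\mathcal C|(N-e)/N$. Hence, for $0<p<1$,
\begin{align*}
f&=\frac{|\mathcal C|}N\Big[e\,p^{e-1}(1-p)^{N-e}-(N-e)\,p^e(1-p)^{N-e-1}\Big]\\
&=\frac{|\mathcal C|}N\,p^{e-1}(1-p)^{N-e-1}\,(e-Np),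
\end{align*}
which vanishes only at $p=e/N$. Next let $n_{ab\sigma}$ be the number of members of $\mathcal C$ in which $12,23,13$ have states $a,b,\sigma$. Such a member has $e-a-b-\sigma$ edges among the other $N-3$ pairs, so given these three states it equals $\mathbb G$ with probability $p^{e-a-b-\sigma}(1-p)^{N-3-e+a+b+\sigma}$. With $q=(1-p)/p$,
\[
h_\sigma=p^{e-\sigma}(1-p)^{N-3-e+\sigma}\Big[n_{00\sigma}-(n_{10\sigma}+n_{01\sigma})\,q+n_{11\sigma}\,q^2\Big].
\]
As $p$ runs through $(0,1)$, $q$ runs through $(0,\infty)$, so $h_\sigma\equiv0$ if and only if $n_{ab\sigma}=0$ for all $a,b$. Since the eight numbers $n_{ab\sigma}$ add up to $|\mathcal C|>0$, this cannot hold for both values of $\sigma$. So $w$ is admissible, and Theorem~\ref{thm:weights} applies to $\mathcal W=\{\mathbf 1_F:F\in\mathcal F\}$. Graphs of different orders are non-isomorphic, which gives the second statement.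

If $|F|=1$, every $[F]$-degree is $1$. If $|F|=2$, the $[F]$-degree of $v$ is $\deg v$ or $|G|-1-\deg v$, and two vertices of $G$ have the same degree by the argument in Section~\ref{sec:intro}.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:noninduced} from Theorem~\ref{thm:weights}]
Let $F$ have a vertex of degree at least $2$, so that $k=|F|\ge3$, and let $e$ and $\mathcal C$ be as above. For a graph $H$ on $k$ vertices let $w(H)$ be the number of spanning subgraphs of $H$ isomorphic to $F$. Then $D_w(v)$ is the number of subgraphs of $G$ that are isomorphic to $F$ and contain $v$, and $w(\mathbb G)=\sum_{F'\in\mathcal C}\mathbf 1[E(F')\subseteq E(\mathbb G)]$. We compute $f$ and $h_1$ term by term. If $13\notin E(F')$, the term does not depend on the state of $13$ and contributes $0$ to $f$; otherwise it contributes $p^{e-1}-0$. If $12\notin E(F')$ or $23\notin E(F')$, the term cancels in the alternating sum over $a$ or over $b$; otherwise only $a=b=1$ contributes. Hence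
\[
f=\sum_{F'\in\mathcal C,\ 13\in E(F')}p^{e-1},\qquad h_1=\sum_{F'\in\mathcal C,\ 12,\,23\in E(F')}p^{|E(F')\setminus\{12,23,13\}|}.
\]
The first sum is nonempty because $e\ge1$, the second because $F$ has two edges with a common vertex. So $f>0$ and $h_1>0$ on $(0,1)$, and $w$ is admissible.
\end{proof}

The rest of the paper proves Theorem~\ref{thm:weights}.

\section{Three scales, for triangles}\label{sec:triangles}

A natural way to control $D_w$ is to take a fixed graph and replace its vertices by independent classes of size about $m$. Then $D_w(x)$ is of order $m^{k-1}$, and one can hope to separate the classes by adjusting their sizes. But two vertices of one class have the same neighbors, so swapping them is an automorphism, and automorphisms preserve $D_w$. The vertices inside a class must be made different.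

A first attempt is to join two classes $\{a_1,\dots,a_m\}$ and $\{b_1,\dots,b_m\}$ by the rule $a_i\sim b_j$ if and only if $i\le j$. This varies too much. If, say, a third class of $m$ vertices is joined to both, then $a_i$ lies in $(m-i+1)m$ triangles and $b_j$ in $jm$: the counts vary at order $m^2$ inside a class, which is the order at which classes were to be separated, and in fact both classes produce the same set of values. We want the variation inside a class to be of lower order. The device is to make neighborhoods vary along a class while a symmetry keeps the main part of $D_w$ exactly constant, and then to break the symmetry by a bounded number of vertices.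

In this section $D(x)$ is the number of triangles through $x$, that is, the number of edges inside the neighborhood of $x$. Let $m\ge3$.

\emph{Two circles.} Let $A=\{a_i\}$ and $B=\{b_i\}$, $i\in\mathbb Z_{2m}$, be independent sets, and join $a_i$ to $b_i,b_{i+1},\dots,b_{i+m-1}$. The rotation $a_i\mapsto a_{i+1}$, $b_i\mapsto b_{i+1}$ is an automorphism, and it stays one if we add vertices that are joined to all or none of $A$ and to all or none of $B$. Cut each circle into halves $A_0=\{a_0,\dots,a_{m-1}\}$, $A_1=\{a_m,\dots,a_{2m-1}\}$, and $B_0,B_1$ with the same indices. The step from $a_i$ to $a_{i+1}$ exchanges the neighbor $b_i$ for the antipodal vertex $b_{i+m}$, which lies in the other half of $B$ (Figure~\ref{fig:pair}).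

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.95]
\foreach \j in {2,3,4} {\draw[gray] (1,1.6)--(\j,0); \draw[gray] (2,1.6)--(\j,0);}
\draw[thick,dashed] (1,1.6)--(1,0);
\draw[very thick] (2,1.6)--(5,0);
\foreach \i in {0,...,7} {
  \fill (\i,1.6) circle (2pt); \node[above] at (\i,1.6) {$a_{\i}$};
  \fill (\i,0) circle (2pt); \node[below] at (\i,0) {$b_{\i}$};}
\draw[dotted,thick] (3.5,-1.1)--(3.5,2.7);
\node at (1.5,2.5) {$A_0$}; \node at (5.5,2.5) {$A_1$};
\node at (1.5,-0.9) {$B_0$}; \node at (5.5,-0.9) {$B_1$};
\end{tikzpicture}
\caption{Two circles $A,B$ of length $2m=8$, drawn unrolled, with $a_i$ joined to $b_i,\dots,b_{i+3}$ (indices mod $8$). Only the edges at $a_1$ and $a_2$ are shown. Passing from $a_1$ to $a_2$ loses the neighbor $b_1$ (dashed edge) and gains $b_5$ (thick edge); these two vertices lie on different sides of the dotted line that cuts the circles into halves.}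
\label{fig:pair}
\end{figure}

\emph{Markers.} Add three pairwise non-adjacent vertices: $t_1$ joined to $A_0\cup B_0$, and $t_2,t_3$ joined to $A_1\cup B_1$. Every triangle now consists of a marker and an edge $a_ib_{i'}$. Let $0\le j<m$. The vertex $a_j$ has the neighbors $b_j,\dots,b_{j+m-1}$, of which $m-j$ lie in $B_0$, so it lies in $m-j$ triangles, all with $t_1$. The vertex $a_{m+j}$ has the neighbors $b_{m+j},\dots,b_{2m+j-1}$, of which $m-j$ lie in $B_1$, which gives $2(m-j)$ triangles. The vertex $b_j$ has the neighbors $a_{j-m+1},\dots,a_j$, of which $j+1$ lie in $A_0$, which gives $j+1$ triangles. The vertex $b_{m+j}$ has the neighbors $a_{j+1},\dots,a_{m+j}$, of which $j+1$ lie in $A_1$, which gives $2(j+1)$ triangles. So $D$ is strictly monotone along each of the four halves, with steps $-1,-2,+1,+2$. We cannot ask for monotonicity along a whole circle, since the steps around a circle add up to zero; this is why the circles are cut. The four ranges of values still overlap.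

\emph{The outside.} Add independent sets $C,C'$ of $m$ vertices each; join $C$ to $A\cup B\cup\{t_1,t_2,t_3\}$, and join $C'$ to $A\cup C$. A vertex of $A$ gains $m^2$ triangles from the edges between its $m$ neighbors in $B$ and $C$, another $m^2$ from the edges between $C$ and $C'$, and $m$ for each adjacent marker from the edges between that marker and $C$. A vertex of $B$ gains $m^2$ from the edges between its neighbors in $A$ and $C$, and $m$ for each adjacent marker. Therefore
\[
\begin{array}{lcl}
D(a_j)=2m^2+m+(m-j) &\in& [\,2m^2+m+1,\ 2m^2+2m\,],\\[2pt]
D(a_{m+j})=2m^2+2m+2(m-j) &\in& [\,2m^2+2m+2,\ 2m^2+4m\,],\\[2pt]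
D(b_j)=m^2+m+(j+1) &\in& [\,m^2+m+1,\ m^2+2m\,],\\[2pt]
D(b_{m+j})=m^2+2m+2(j+1) &\in& [\,m^2+2m+2,\ m^2+4m\,].
\end{array}
\]
The four intervals are disjoint, since $m^2+4m<2m^2+m+1$ for $m\ge3$. So $D$ is injective on $A\cup B$. The order $m^2$ separates the circles; the order $m$ separates the halves, because they see different numbers of markers; and the steps of order $1$ order each half.

Two features carry over to the general case. First, the $m$ steps along a half add up to a drift of order $m$, the same order as the gap between the halves. The gap wins only because the outside is large enough: with $|C|=N\le m-2$, the values on $A_0$, apart from a term common to all of $A$, would be $N+1,\dots,N+m$ and would include the value $2N+2$ taken on $A_1$. Second, the example is incomplete, since $C$, $C'$ and $\{t_2,t_3\}$ still consist of interchangeable vertices. The remedy is to build the whole graph from $M$ pairs of circles, each pair serving as part of the outside of all others. For a general weight we also have to know the sign of each step and of each gap. If the pairs are connected at random with density $p$, the outside looks like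 $\mathbb G$, the gaps become multiples of $f$, and the steps become combinations of $h_0$ and $h_1$.

\section{The construction}\label{sec:construction}

Fix $\mathcal W$, and put $K=\max_wk_w$ and $B=\max_w\|w\|$. We use twice the following fact, proved by induction on the number $d$ of variables:
\begin{itemize}
\item[(P)] a product of finitely many nonzero real polynomials in $d$ variables is nonzero, and it does not vanish identically on $I_1\times\dots\times I_d$ if all $I_j\subseteq\mathbb R$ are infinite.
\end{itemize}

\subsection{The density and the patterns}

For each $w\in\mathcal W$ choose $\sigma_w$ with $h_{w,\sigma_w}\not\equiv0$. The polynomials $f_w$ and $h_{w,\sigma_w}$ have finitely many roots, so there is a rational number $p=p_1/p_2\in(0,1)$ with $p_2$ odd at which none of them vanishes. From now on $\pi_{w,\sigma},f_w,h_{w,\sigma}$ denote values at this $p$.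

The two circles of a pair will be indexed by a \emph{side} $s\in\{0,1\}$, and the halves of a circle by $\theta\in\{0,1\}$. A \emph{pattern} is a function $\lambda:\{0,1\}^2\to\{0,1\}$; a marker with pattern $\lambda$ is joined to half $\theta$ of side $s$ if and only if $\lambda(s,\theta)=1$. For a list $\Lambda=(\lambda_1,\dots,\lambda_r)$ of patterns put
\[
N(s,\theta)=\sum_{l=1}^r\lambda_l(s,\theta),\qquad
H_w(s,\theta)=\sum_{l=1}^r\big(\lambda_l(1-s,0)-\lambda_l(1-s,1)\big)\,h_{w,\lambda_l(s,\theta)}.
\]
Here $N(s,\theta)$ is the number of markers seen by a half. The number $H_w(s,\theta)$ will be the size of a step along that half. A step exchanges two neighbors in different halves of the opposite circle; a marker notices this only if it distinguishes those halves, which gives the first factor, and then the effect is $h_{w,\sigma}$, where $\sigma$ is the state between the marker and the moving vertex. In Section~\ref{sec:triangles}, $\lambda_1(s,\theta)=1-\theta$ and $\lambda_2(s,\theta)=\lambda_3(s,\theta)=\theta$, so with $h_0=0$, $h_1=1$ we get $H(s,0)=1$ and $H(s,1)=-2$; up to sign these are the steps found there.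

\begin{lemma}\label{lem:patterns}
For every sufficiently large multiple $r$ of $p_2$ there is a list $\Lambda=(\lambda_1,\dots,\lambda_r)$ of patterns such that
\begin{itemize}
\item[\rm(L1)] $N(s,0)\ne N(s,1)$ for $s=0,1$;
\item[\rm(L2)] $H_w(s,\theta)\ne0$ for all $w\in\mathcal W$ and all $s,\theta$;
\item[\rm(L3)] $\sum_{s,\theta}N(s,\theta)=4rp$;
\item[\rm(L4)] each of the constant patterns $0$ and $1$ occurs at least twice.
\end{itemize}
\end{lemma}

\begin{proof}
Let $\nu_\lambda$ be the multiplicity of the pattern $\lambda$ in a list. The quantities $N(s,0)-N(s,1)$ and $H_w(s,\theta)$ are linear forms in the sixteen numbers $\nu_\lambda$, and none of them is the zero form. In $N(s,0)-N(s,1)$, a pattern with $\lambda(s,0)=1$, $\lambda(s,1)=0$ has coefficient $1$. In $H_w(s,\theta)$, a pattern with $\lambda(1-s,0)=1$, $\lambda(1-s,1)=0$, $\lambda(s,\theta)=\sigma_w$ (three different arguments) has coefficient $h_{w,\sigma_w}\ne0$. By (P) there are nonnegative integers $\nu_\lambda$ at which all these forms are nonzero. Multiplying all $\nu_\lambda$ by $4$, we obtain a list that satisfies (L1) and (L2), of some length $r_0$, for which $W=\sum_{s,\theta}N(s,\theta)$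 is divisible by $4$.

Appending a constant pattern changes neither $N(s,0)-N(s,1)$ nor $H_w(s,\theta)$, so we can use constants to adjust the density. Let $r=p_2X$, and append $p_1X-W/4$ copies of the constant $1$ and $(p_2-p_1)X-r_0+W/4$ copies of the constant $0$. For large integers $X$ both numbers are at least $2$, which is (L4). The new length is $p_2X=r$, and the new value of $\sum_{s,\theta}N(s,\theta)$ is $W+4(p_1X-W/4)=4p_1X=4rp$.
\end{proof}

Our graphs will have order congruent to $r$ modulo $4$. Since $p_2$ is odd, its large multiples meet every residue class modulo $4$. Taking one list for each class, we see that Theorem~\ref{thm:weights} follows from the next statement.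

\begin{proposition}\label{prop:main}
Let $\Lambda$ be a list of length $r$ satisfying {\rm(L1)--(L4)}. For every sufficiently large $n\equiv r\pmod4$ there is a graph $G$ of order $n$ such that $D_w$ is injective on $V(G)$ for every $w\in\mathcal W$.
\end{proposition}

Fix such a list $\Lambda$, and let $c_0>0$ be the minimum of all numbers $|f_w|$ and $|H_w(s,\theta)|$.

\subsection{The skeleton and the graph}

A \emph{skeleton} consists of an integer $M$, a graph $R$ on $[M]\times\{0,1\}$ with edges only between vertices $(u,s),(u',s')$ with $u\ne u'$, and permutations $\tau_1,\dots,\tau_M$ of $[r]$. Put $\lambda^u_l=\lambda_{\tau_u(l)}$.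

Given a skeleton and integers $m_1,\dots,m_M\ge1$, define $G=G(m_1,\dots,m_M)$ as follows. Its vertices are the \emph{bulk} vertices $(u,s,i)$ with $u\in[M]$, $s\in\{0,1\}$, $i\in\mathbb Z_{2m_u}$, and the \emph{markers} $T=\{t_1,\dots,t_r\}$; thus $|G|=4\sum_um_u+r$. The bulk vertices with given $(u,s)$ form the \emph{circle} $(u,s)$, and the circles $(u,0),(u,1)$ form \emph{pair} $u$. With representatives $0\le i<2m_u$, the vertex $(u,s,i)$ is in half $\theta=0$ if $i<m_u$ and in half $\theta=1$ otherwise. The $m_u$ vertices in half $\theta$ of circle $(u,s)$ form the \emph{cell} $(u,s,\theta)$. The edges are: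
\begin{itemize}
\item for $u\ne u'$, $(u,s,i)\sim(u',s',i')$ if and only if $(u,s)(u',s')\in E(R)$;
\item $(u,0,i)\sim(u,1,j)$ if and only if $(j-i)\bmod2m_u\in\{0,\dots,m_u-1\}$;
\item $t_l$ is joined to all vertices of cell $(u,s,\theta)$ if $\lambda^u_l(s,\theta)=1$, and to none otherwise;
\item there are no edges inside a circle and none inside $T$.
\end{itemize}
Every pair sees the same list of patterns, so any sum of the form $\sum_l\phi(\lambda^u_l)$ equals $\sum_l\phi(\lambda_l)$. The permutations decide which marker plays which pattern in which pair. Without them, markers with equal patterns would be interchangeable, and a marker with a constant pattern would be far from having density $p$ towards the bulk.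

For a bulk vertex $x$ let $D^0_w(x)$ be the sum of $w(G[S])$ over the $k_w$-sets $S\ni x$ that avoid $T$. The map $i\mapsto i+1$ on both circles of pair $u$, fixing all other bulk vertices, preserves $j-i$ inside pair $u$ and maps each circle to itself, so it is an automorphism of $G-T$. Hence
\begin{equation}\label{eq:rotation}
D^0_w\ \text{is constant on each circle.}
\end{equation}

\section{A good skeleton}\label{sec:skeleton}

When $M$ is large, most sets of boundedly many bulk vertices take at most one vertex from each pair, and the graph that they induce can be read off from the skeleton. We set up notation for this. The skeleton assigns a state to two circles or cells in different pairs (by $R$), and to a marker and a cell (by the patterns); it is the state in $G$ of any two vertices taken from these two objects. For $U\subseteq[M]$, a \emph{transversal over $U$} is a set $\Phi$ of cells containing exactly one cell of each pair $v\in U$ and no others; there are $4^{|U|}$ of them. Let $\mathcal T_q(u)$ be the set of all transversals over $q$-subsets of $[M]\setminus\{u\}$, and let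
\[
A_q=|\mathcal T_q(u)|=4^q\binom{M-1}q .
\]
Since $\binom{M-1}q\ge(M-q)^q/q!\ge(M/2)^q/q!$ for $M\ge2q$, we have
\begin{equation}\label{eq:Aq}
A_q\ge M^q/q!\qquad(M\ge2q).
\end{equation}

Let $u\in[M]$, $s\in\{0,1\}$, $l\in[r]$, $\Phi\in\mathcal T_q(u)$, and let the symbols $1,2,3$ stand for the circle $(u,s)$, the circle $(u,1-s)$ and the marker $t_l$. Let $\Gamma_\sigma(\Phi)$ be the graph on $\{1,3\}\cup\Phi$ in which $13$ has state $\sigma$, and let $\Gamma_{ab\sigma}(\Phi)$ be the graph on $\{1,2,3\}\cup\Phi$ in which $12,23,13$ have states $a,b,\sigma$; all other states are those of the skeleton. The dependence on $u,s,l$ is suppressed.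

The $2M$ circles and the $r$ markers are called \emph{nodes}. A set $U\subseteq[M]$ \emph{avoids} a node $z$ if $z$ is a marker or a circle of a pair not in $U$. In that case, for a transversal $\Phi$ over $U$ let $\Gamma(z,\Phi)$ be the graph on $\{z\}\cup\Phi$ given by the skeleton, and for $|U|=k_w-1$ put
\[
\kappa_{w,z}(U)=\sum_{\Phi\text{ over }U}w\big(\Gamma(z,\Phi)\big).
\]

We ask two things of the skeleton. Seen from any pair and any marker, it must look like the random graph $\mathbb G$ on average; this is (S1) and (S2) below, and it brings in $f_w$ and $h_{w,\sigma}$. At the same time, no two nodes may look exactly alike; this is (S3).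

\begin{lemma}\label{lem:skeleton}
Let $\eta>0$. For all sufficiently large $M$ there is a skeleton such that for all $w\in\mathcal W$ (with $k=k_w$), $u\in[M]$, $s,\sigma\in\{0,1\}$ and $l\in[r]$:
\begin{itemize}
\item[\rm(S1)] $\Big|\sum_{\Phi\in\mathcal T_{k-2}(u)}w\big(\Gamma_\sigma(\Phi)\big)-A_{k-2}\,\pi_{w,\sigma}\Big|\le\eta M^{k-2}$;
\item[\rm(S2)] $\Big|\sum_{\Phi\in\mathcal T_{k-3}(u)}\sum_{a,b}(-1)^{a+b}\,w\big(\Gamma_{ab\sigma}(\Phi)\big)-A_{k-3}\,h_{w,\sigma}\Big|\le\eta M^{k-3}$;
\item[\rm(S3)] for any two distinct nodes $z,z'$ there is a $(k-1)$-set $U\subseteq[M]$ avoiding both with $\kappa_{w,z}(U)\ne\kappa_{w,z'}(U)$.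
\end{itemize}
\end{lemma}

There are of order $M$ conditions in (S1) and (S2), so each must fail with probability $o(1/M)$. We use the bounded differences inequality of McDiarmid \cite{McD}: if $X$ is a real function of independent random variables $\mathcal B_1,\dots,\mathcal B_j$, and changing $\mathcal B_i$ alone changes $X$ by at most $d_i$, then for $t>0$
\begin{equation}\label{eq:mcd}
P\big(|X-EX|\ge t\big)\le2\exp\Big(-2t^2\Big/\sum_id_i^2\Big).
\end{equation}

\begin{proof}[Proof of Lemma~\ref{lem:skeleton}]
Choose the skeleton at random: the pairs $(u,s)(u',s')$ with $u\ne u'$ are edges of $R$ independently with probability $p$, and the $\tau_u$ are uniform permutations, independent of each other and of $R$.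

\emph{Expectations.} Fix $w,u,s,\sigma,l$. Let $X$ be the sum in (S1) with $q=k-2$, or the sum in (S2) with $q=k-3$. Fix a $q$-set $U\subseteq[M]\setminus\{u\}$ and choose, independently of the skeleton, a uniform transversal $\Phi$ over $U$; that is, choose independent uniform $(s_v,\theta_v)\in\{0,1\}^2$ for $v\in U$. Given $\Phi$ and the permutations, the states among the cells of $\Phi$ and between these cells and the circles $(u,0),(u,1)$ are the states of distinct pairs of vertices of $R$. So they are independent with probability $p$, whatever $\Phi$ and the permutations are, and hence independent of $\Phi$ and the permutations. The state between $t_l$ and the cell chosen in pair $v$ is $\lambda_{\tau_v(l)}(s_v,\theta_v)$. These states are independent for different $v$, and since $\tau_v(l)$ and $(s_v,\theta_v)$ are uniform and independent, each equals $1$ with probability $\frac1{4r}\sum_{s',\theta'}N(s',\theta')=p$ by (L3). Thus all states of $\Gamma_\sigma(\Phi)$ and $\Gamma_{ab\sigma}(\Phi)$ that are not prescribed are independent with probability $p$: these graphs are distributed as $\mathbb G$, up to the names of the vertices, conditioned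 on $13:\sigma$, respectively on $12:a$, $23:b$, $13:\sigma$. The sum over the transversals over $U$ is $4^q$ times the average, so $EX=A_{k-2}\pi_{w,\sigma}$ in (S1) and $EX=A_{k-3}h_{w,\sigma}$ in (S2).

\emph{Concentration.} If $q=0$, which happens only in (S2) with $k=3$, then $X$ is deterministic and equals $EX$. Let $q\ge1$. For $v\in[M]\setminus\{u\}$ let $\mathcal B_v$ consist of $\tau_v$, the states in $R$ between pair $v$ and pair $u$, and the states in $R$ between pair $v$ and the pairs $v'<v$, $v'\ne u$. These $M-1$ blocks are independent, and $X$ is a function of them. Changing $\mathcal B_v$ affects only the terms of those $\Phi$ that contain a cell of pair $v$. There are at most $4^qM^{q-1}$ of these, and each term has absolute value at most $4B$, so $X$ changes by at most $cM^{q-1}$ with $c=8B\cdot4^K$. By \eqref{eq:mcd} with $t=\eta M^q$ and $\sum_vd_v^2\le c^2M^{2q-1}$, the required bound fails with probability at most $2\exp(-2\eta^2M/c^2)$. There are $8r|\mathcal W|M$ conditions in (S1) and (S2), so the probability that one of them fails tends to $0$ as $M\to\infty$.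

\emph{Distinguishing nodes.} Fix $w$. Since $f_w\ne0$, the weight $w$ is not constant. Any graph on $k$ given vertices can be turned into any other by changing one state at a time, so some single change alters $w$. Naming one end of the changed pair $0$, we obtain graphs $J,J'$ on $\{0,1,\dots,k-1\}$ with $J-0=J'-0$ and $w(J)\ne w(J')$.

Fix nodes $z\ne z'$. At most two pairs contain one of them, so there are $L=\lfloor(M-2)/(K-1)\rfloor$ disjoint $(k-1)$-sets $U_1,\dots,U_L$ avoiding both. For $U_j=\{v_1,\dots,v_{k-1}\}$ let $E_j$ be the event that the skeleton imitates $J$ at $z$ and $J'$ at $z'$ for every choice of cells: for $a\ne b$ in $[k-1]$, each circle of pair $v_a$ has with each circle of pair $v_b$ the state of $ab$ in $J-0$; and for each $a$, the node $z$ has with all four cells of pair $v_a$ the state of $0a$ in $J$, and $z'$ has with them the state of $0a$ in $J'$. On $E_j$, every transversal $\Phi$ over $U_j$ has $\Gamma(z,\Phi)\cong J$ and $\Gamma(z',\Phi)\cong J'$, so $\kappa_{w,z}(U_j)=4^{k-1}w(J)\ne4^{k-1}w(J')=\kappa_{w,z'}(U_j)$.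

The event $E_j$ depends only on the states in $R$ among the pairs of $U_j$, on those between the pairs of $U_j$ and $z,z'$ (when these are circles), and on $\tau_v$ for $v\in U_j$. As the $U_j$ are disjoint, $E_1,\dots,E_L$ are independent. To bound $P(E_j)$ from below, note that $E_j$ prescribes $4\binom{k-1}2$ states in $R$ among the pairs of $U_j$ and $2(k-1)$ further ones for each of $z,z'$ that is a circle; these are distinct pairs of vertices of $R$, at most $2k(k-1)\le2K^2$ in total. If $z=t_l$ is a marker, its condition at pair $v_a$ says that $\tau_{v_a}(l)$ is the index of a prescribed constant pattern, and the same goes for $z'$. If both $z=t_l$ and $z'=t_{l'}$ are markers, the indices $\tau_{v_a}(l)$ and $\tau_{v_a}(l')$ are distinct, and (L4) provides distinct indices even when the two prescribed constants agree. A uniform permutation takes prescribed distinct values at one or two given points with probability at least $r^{-2}$. Hence $P(E_j)\ge\varepsilon_0:=\min(p,1-p)^{2K^2}r^{-2K}$, which does not depend on $M$, and (S3) fails with probability at most $|\mathcal W|(2M+r)^2(1-\varepsilon_0)^L\to0$.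

For large $M$ the total probability of failure is less than $1$.
\end{proof}

\section{The three estimates}\label{sec:scales}

Throughout this section the skeleton is fixed and satisfies (S1)--(S3) for some $\eta>0$ and $M\ge2K$. We also fix $0<\delta\le\frac12$, and consider real $m\ge1$ and integers $m_u\ge1$ with
\begin{equation}\label{eq:sizes}
|\beta_u-1|\le\delta\quad\text{for all }u,\qquad\text{where }\beta_u=m_u/m .
\end{equation}
Then each pair has $4m_u\le6m$ vertices, and the bulk has at most $6Mm$. The constants implied by $O(\cdot)$ depend only on $\mathcal W$, $\Lambda$ and $M$; in particular $|G|=O(m)$. Let $w\in\mathcal W$ and $k=k_w$.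

\subsection{Order $m^{k-1}$: nodes}

We say that a vertex $x$ \emph{belongs to} the node $z$ if $x$ lies in the circle $z$ or $x=z$ is a marker.

\begin{lemma}\label{lem:top}
For each node $z$ there is a homogeneous polynomial $g_{w,z}$ of degree $k-1$ in variables $\alpha_1,\dots,\alpha_M$, depending only on $w$, $z$ and the skeleton, such that
\[
D_w(x)=m^{k-1}\big[g_{w,z}(\beta_1,\dots,\beta_M)+O(1/m)\big]
\]
for every vertex $x$ belonging to $z$. The polynomials $g_{w,z}$ of distinct nodes are distinct.
\end{lemma}

The difficulty is that sets with several vertices in one pair contribute to the leading order, and their weights depend on the positions along the circles. We cannot neglect them, because the nodes differ only slightly. But after rescaling, positions are governed by rules that do not depend on the sizes, so these contributions are monomials in the sizes, and different from the monomials that (S3) controls.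

\begin{proof}
The $k$-sets through $x$ that contain a marker other than $x$ contribute $O(m^{k-2})$, so we need only complete the \emph{root} $x$ by $k-1$ bulk vertices. If $z=(u,s)$ is a circle, the remaining sum is $D_w^0(x)$, and by \eqref{eq:rotation} we may take $x=(u,s,0)$. This is what makes the main term independent of the position of $x$.

Classify the completing $(k-1)$-sets by their \emph{type} $d=(d_C)$, where $d_C$ is the number of vertices taken from the circle $C$ and $\sum_Cd_C=k-1$. Fix $d$, and fix a sequence $C_1,\dots,C_{k-1}$ in which each circle $C$ occurs $d_C$ times; let $C_a=(u_a,s_a)$. Describe the vertex $(u_a,s_a,i)$, $0\le i<2m_{u_a}$, by its rescaled position $\xi=i/m_{u_a}\in[0,2)$. For $\xi=(\xi_1,\dots,\xi_{k-1})\in[0,2)^{k-1}$ define a graph on $\{0,\dots,k-1\}$, where $0$ is the root, placed at position $\xi_0=0$ of circle $z$ if $z$ is a circle. Two indices in the same circle are non-adjacent. An index on side $0$ at position $\zeta$ and an index on side $1$ of the same pair at position $\zeta'$ are adjacent if and only if $(\zeta'-\zeta)\bmod2\in[0,1)$. Two indices in different pairs have the state given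 by $R$. If the root is $t_l$, then $0a$ has state $\lambda_l^{u_a}(s_a,\theta)$, with $\theta=0$ for $\xi_a<1$ and $\theta=1$ otherwise. Let $\Psi_d(\xi)$ be the weight of this graph. The function $\Psi_d$ does not depend on the sizes $m_v$, it is bounded by $B$, and at the rescaled positions of $k-1$ distinct vertices other than the root it equals the weight of the graph that they induce in $G$ together with the root.

Let $\Xi$ be the grid of points $\xi$ with $\xi_a\in\{0,1/m_{u_a},\dots,(2m_{u_a}-1)/m_{u_a}\}$. Each set of type $d$ arises from exactly $\prod_Cd_C!$ grid points, and only $O(m^{k-2})$ grid points describe a repeated vertex or the root. So type $d$ contributes $\frac1{\prod_Cd_C!}\sum_{\xi\in\Xi}\Psi_d(\xi)+O(m^{k-2})$.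

We compare the sum with an integral. A difference of two positions lies in $(-2,2)$, and there the condition $(\zeta'-\zeta)\bmod2\in[0,1)$ changes only at $-1,0,1$. So $\Psi_d$ is locally constant off the hyperplanes $\xi_a\in\{0,1\}$ and $\xi_a-\xi_b\in\{-1,0,1\}$ ($a\neq b$). The boxes $Q_\xi=\prod_a[\xi_a,\xi_a+1/m_{u_a})$, $\xi\in\Xi$, partition $[0,2)^{k-1}$, have volume $1/\prod_am_{u_a}$, and have sides at most $2/m$. On a box that meets none of the hyperplanes, $\Psi_d$ is constant. A box that meets one of them lies in a slab $|\xi_a-j|\le2/m$ or $|\xi_a-\xi_b-j|\le4/m$ with $j\in\{-1,0,1\}$, and these slabs have total volume $O(1/m)$ in $[0,2)^{k-1}$. Hence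
\[
\sum_{\xi\in\Xi}\Psi_d(\xi)=\prod_am_{u_a}\Big(\int\Psi_d+O(1/m)\Big)=m^{k-1}\Big(\prod_a\beta_{u_a}\int\Psi_d+O(1/m)\Big),
\]
and the formula holds with
\[
g_{w,z}(\alpha)=\sum_d\frac{\int\Psi_d}{\prod_Cd_C!}\ \prod_{v,s'}\alpha_v^{\,d_{(v,s')}} .
\]

Let $U$ be a $(k-1)$-set avoiding $z$. The monomial $\prod_{v\in U}\alpha_v$ arises exactly from the types that take one vertex from each pair $v\in U$; such a type is a choice of a side $s_v$ for each $v\in U$, and all $d_C!$ equal $1$. For such a type, $[0,2)^{k-1}$ splits into unit cubes indexed by the halves $(\theta_v)_{v\in U}$, and on each cube $\Psi_d$ is the constant $w(\Gamma(z,\Phi))$ with $\Phi=\{(v,s_v,\theta_v)\}$. Summing over sides and halves, the coefficient of $\prod_{v\in U}\alpha_v$ in $g_{w,z}$ is $\kappa_{w,z}(U)$. By (S3), the polynomials of two distinct nodes differ in some coefficient.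
\end{proof}

\subsection{From vertex sets to transversals}

On the two lower scales we need the size and sign of the main term, not only a nonvanishing polynomial. Here the sets with several vertices in one pair are treated as an error, of relative size $1/M$. Call a set $Z$ of bulk vertices \emph{good for $u$} if its vertices lie in distinct pairs, all different from $u$. The cells containing the vertices of a good $q$-set $Z$ form a transversal $\Phi(Z)\in\mathcal T_q(u)$. Put
\[
\rho=(1+\delta)^K-1,\qquad\gamma_1=4B\Big(\frac{2\cdot6^K}M+4^K\rho\Big),\qquad\gamma=r(\eta+\gamma_1).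
\]

\begin{lemma}\label{lem:count}
Let $u\in[M]$, $0\le q\le K$, and let $Y$ be a set of vertices of pair $u$. Let $\psi$ be a function on the $q$-sets of bulk vertices disjoint from $Y$ with $|\psi|\le4B$, and suppose that $\psi(Z)=\tilde\psi(\Phi(Z))$ for all $Z$ good for $u$. Then
\[
\Big|\sum_Z\psi(Z)-m^q\sum_{\Phi\in\mathcal T_q(u)}\tilde\psi(\Phi)\Big|\le\gamma_1M^qm^q .
\]
\end{lemma}

\begin{proof}
For $q=0$ the only set is $Z=\emptyset$, which is good, and the left side is $0$. Let $q\ge1$. A $q$-set that is not good has a vertex in pair $u$, which leaves at most $6m(6Mm)^{q-1}$ choices, or (if $q\ge2$) two vertices in one pair, which leaves at most $M(6m)^2(6Mm)^{q-2}$ choices. So there are at most $2\cdot6^qM^{q-1}m^q$ such sets. Good sets are disjoint from $Y$, and a transversal $\Phi$ over $U$ equals $\Phi(Z)$ for exactly $\prod_{v\in U}m_v=m^q\prod_{v\in U}\beta_v\ge1$ good sets; in particular $|\tilde\psi|\le4B$. By \eqref{eq:sizes} the product $\prod_{v\in U}\beta_v$ lies between $(1-\delta)^q\ge1-q\delta$ and $(1+\delta)^q\ge1+q\delta$, so it differs from $1$ by at most $(1+\delta)^q-1\le\rho$. Since $A_q\le4^qM^q$, the left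 side is at most $4B\cdot2\cdot6^qM^{q-1}m^q+4B\cdot4^qM^q\rho\,m^q$.
\end{proof}

\subsection{Order $m^{k-2}$: the halves of a circle}

By \eqref{eq:rotation}, two vertices of one circle differ only through sets that contain a marker.

\begin{lemma}\label{lem:middle}
For every vertex $x$ in the cell $(u,s,\theta)$,
\[
D_w(x)-D^0_w(x)=m^{k-2}\Big[A_{k-2}\big(r\pi_{w,0}+f_wN(s,\theta)\big)+\mathcal E\Big],\qquad|\mathcal E|\le\gamma M^{k-2}+O(1/m).
\]
\end{lemma}

\begin{proof}
The $k$-sets through $x$ with at least two markers contribute $O(m^{k-3})$. Hence
\[
D_w(x)-D^0_w(x)=\sum_{l=1}^r\sum_Zw\big(G[Z\cup\{x,t_l\}]\big)+O(m^{k-3}),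
\]
where $Z$ runs over the $(k-2)$-sets of bulk vertices not containing $x$. Fix $l$ and let $\sigma_l=\lambda^u_l(s,\theta)$ be the state of $xt_l$. If $Z$ is good for $u$, then $G[Z\cup\{x,t_l\}]\cong\Gamma_{\sigma_l}(\Phi(Z))$, with $x$ and $t_l$ in the roles of $1$ and $3$. By Lemma~\ref{lem:count} with $Y=\{x\}$ and then (S1), the inner sum differs from $m^{k-2}A_{k-2}\pi_{w,\sigma_l}$ by at most $(\gamma_1+\eta)M^{k-2}m^{k-2}$. Finally $\pi_{w,\sigma}=\pi_{w,0}+\sigma f_w$, and $\sum_l\sigma_l=N(s,\theta)$ because $\tau_u$ is a permutation.
\end{proof}

\subsection{Order $m^{k-3}$: steps along a half}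

Lemma~\ref{lem:middle} has the same main term for all vertices of a cell, and its error is much larger than the differences inside a cell. To see these, we compare consecutive vertices directly; then all terms of orders $m^{k-1}$ and $m^{k-2}$ cancel exactly.

\begin{lemma}\label{lem:bottom}
Let $x=(u,s,i)$ and $x'=(u,s,i+1)$, with $0\le i<i+1<2m_u$, lie in the same cell $(u,s,\theta)$, and let $\epsilon=(-1)^{s+\theta+1}$. Then
\[
D_w(x')-D_w(x)=m^{k-3}\Big[\epsilon A_{k-3}H_w(s,\theta)+\mathcal E'\Big],\qquad|\mathcal E'|\le\gamma M^{k-3}+O(1/m).
\]
\end{lemma}

\begin{proof}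
\emph{The two exchanged neighbors.} The vertices $x,x'$ are non-adjacent. They have the same neighbors in other pairs, since they lie in one circle, and in $T$, since they lie in one cell. Consider the opposite circle $(u,1-s)$, with indices modulo $2m_u$. If $s=0$, then $x$ is adjacent to the positions $i,\dots,i+m_u-1$ and $x'$ to $i+1,\dots,i+m_u$. So passing from $x$ to $x'$ loses exactly $y^-=(u,1,i)$, in half $\theta$, and gains exactly $y^+=(u,1,i+m_u)$, in half $1-\theta$, as in Figure~\ref{fig:pair}. If $s=1$, then $x$ is adjacent to the positions $i-m_u+1,\dots,i$ and $x'$ to $i-m_u+2,\dots,i+1$. So the step gains exactly $y^+=(u,0,i+1)$, in half $\theta$ because $x'$ has the same index, and loses exactly $y^-=(u,0,i+1-m_u)$, in half $1-\theta$.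

Let $b^\pm_l$ be the state of $y^\pm t_l$ and $\mu_l=b^+_l-b^-_l$. The vertex $y^+$ is in half $0$ and $y^-$ in half $1$ when $(s,\theta)$ is $(0,1)$ or $(1,0)$, and the other way round when $(s,\theta)$ is $(0,0)$ or $(1,1)$. Hence
\begin{equation}\label{eq:mu}
\mu_l=\epsilon\,\big(\lambda^u_l(1-s,0)-\lambda^u_l(1-s,1)\big).
\end{equation}

\emph{Cancellation.} The $k$-sets containing both $x$ and $x'$ cancel, so
\[
D_w(x')-D_w(x)=\sum_S\Big(w\big(G[S\cup\{x'\}]\big)-w\big(G[S\cup\{x\}]\big)\Big),
\]
where $S$ runs over the $(k-1)$-subsets of $V(G)\setminus\{x,x'\}$. The terms with $S\cap T=\emptyset$ add up to $D^0_w(x')-D^0_w(x)$, which is $0$ by \eqref{eq:rotation}. A term with $S\cap\{y^+,y^-\}=\emptyset$ is $0$, because $x$ and $x'$ have the same neighbors in $S$. There remain the sets $S$ that meet both $T$ and $\{y^+,y^-\}$; this needs $k-1\ge2$. Those with at least three elements in $T\cup\{y^+,y^-\}$ contribute $O(m^{k-4})$, and there are none if $k=3$. The others have the form $S=\{t_l,y\}\cup Z$, where $y\in\{y^+,y^-\}$ and $Z$ is a $(k-3)$-set of bulk vertices disjoint from $Y=\{x,x',y^+,y^-\}$.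

Let $V(y,l,Z)$ be the weight of $G[\{x,y,t_l\}\cup Z]$ with $xy$ given state $1$, minus its weight with $xy$ given state $0$. The vertices $x,x'$ have the same neighbors in $Z\cup\{t_l\}$. For $y=y^+$, the vertex $x'$ is adjacent to $y$ and $x$ is not, so the term of $S$ is $V(y^+,l,Z)$. For $y=y^-$, the vertex $x$ is adjacent to $y$ and $x'$ is not, so the term is $-V(y^-,l,Z)$. Therefore
\[
D_w(x')-D_w(x)=\sum_{l=1}^r\sum_Z\psi_l(Z)+O(m^{k-4}),\qquad\psi_l(Z)=V(y^+,l,Z)-V(y^-,l,Z),
\]
and $|\psi_l|\le4B$.

\emph{The main term.} Fix $l$, let $\sigma_l=\lambda^u_l(s,\theta)$ be the state of $xt_l$, and let $Z$ be good for $u$, with $\Phi=\Phi(Z)$. Both $y^+$ and $y^-$ lie in the circle $(u,1-s)$, so with $x,y^\pm,t_l$ in the roles of $1,2,3$ and $w_{ab}=w(\Gamma_{ab\sigma_l}(\Phi))$ we have $V(y^\pm,l,Z)=w_{1b}-w_{0b}$ with $b=b_l^\pm$. If $b_l^+=b_l^-$, then $\psi_l(Z)=0$. If $b_l^+=1$ and $b_l^-=0$, then $\psi_l(Z)=w_{11}-w_{01}-w_{10}+w_{00}$, and in the opposite case it is the negative of this. In all cases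
\[
\psi_l(Z)=\mu_l\sum_{a,b}(-1)^{a+b}\,w\big(\Gamma_{ab\sigma_l}(\Phi(Z))\big).
\]
By Lemma~\ref{lem:count}, (S2) and $|\mu_l|\le1$, the sum $\sum_Z\psi_l(Z)$ differs from $m^{k-3}A_{k-3}\,\mu_lh_{w,\sigma_l}$ by at most $(\gamma_1+\eta)M^{k-3}m^{k-3}$. By \eqref{eq:mu}, and since $\tau_u$ is a permutation, $\sum_l\mu_lh_{w,\sigma_l}=\epsilon H_w(s,\theta)$.
\end{proof}

For $k=3$ only $Z=\emptyset$ occurs, and the proof gives $D_w(x')-D_w(x)=\epsilon H_w(s,\theta)$ exactly. In general, the $m_u-1$ steps along a cell add up to a drift of order $M^{k-3}m^{k-2}$, against a gap of order $M^{k-2}m^{k-2}$ between the two cells of a circle in Lemma~\ref{lem:middle}. The powers of $m$ agree, so it is $M$, not $m$, that has to be large for the gap to win. In Lemma~\ref{lem:middle} the drift comes from sets $Z$ that meet pair $u$, which are not good and are covered by the term $2\cdot6^K/M$ in $\gamma_1$.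

\section{Choice of constants and end of the proof}\label{sec:end}

\begin{proof}[Proof of Proposition~\ref{prop:main}]
The numbers $r,B,K,c_0$ depend only on $\mathcal W$, $p$ and $\Lambda$. We choose the other parameters in the following order.
\begin{enumerate}
\item Choose $\eta>0$ with $r\eta\le c_0/(12K!)$, and $\delta\in(0,\frac12]$ with $4rB\,4^K\big((1+\delta)^K-1\big)\le c_0/(12K!)$.
\item Choose $M\ge2K$ so large that $8rB\,6^K/M\le c_0/(12K!)$ and Lemma~\ref{lem:skeleton} provides a skeleton for $\eta$; fix it. Then $\gamma\le c_0/(4K!)$.
\item Choose $\alpha\in(1-\delta,1+\delta)^M$ such that $g_{w,z}(\alpha)\ne g_{w,z'}(\alpha)$ for all $w\in\mathcal W$ and all nodes $z\ne z'$. This is possible by (P), applied to the polynomials $g_{w,z}-g_{w,z'}$, which are nonzero by Lemma~\ref{lem:top}.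
\item For $n\equiv r\pmod4$ put $m=(n-r)/(4\sum_u\alpha_u)$, $m_u=\lfloor\alpha_um\rfloor$ for $u\ge2$, and $m_1=(n-r)/4-\sum_{u\ge2}m_u$.
\end{enumerate}
The number $m_1$ is an integer, and $m_1-\alpha_1m=\sum_{u\ge2}(\alpha_um-m_u)\in[0,M)$. So $|m_u-\alpha_um|\le M$ for all $u$, and $\beta_u=m_u/m\to\alpha_u$ as $n\to\infty$. For large $n$, condition \eqref{eq:sizes} holds and $G=G(m_1,\dots,m_M)$ has order exactly $n$. Let $w\in\mathcal W$, $k=k_w$, and let $x\ne x'$ be vertices of $G$. In each case below, ``$n$ large'' does not depend on $x,x'$.

\emph{Different nodes.} Let $\Delta>0$ be the least distance between two of the finitely many numbers $g_{w,z}(\alpha)$. By Lemma~\ref{lem:top} and the continuity of $g_{w,z}$, for large $n$ every vertex $v$ belonging to $z$ has $|D_w(v)/m^{k-1}-g_{w,z}(\alpha)|<\Delta/2$. So $D_w(x)\ne D_w(x')$ if $x$ and $x'$ belong to different nodes. Since a marker is a node by itself, it remains to treat $x,x'$ in one circle $(u,s)$.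

\emph{One circle, different halves.} By \eqref{eq:rotation} and Lemma~\ref{lem:middle},
\[
\frac{|D_w(x)-D_w(x')|}{m^{k-2}}\ge A_{k-2}\,|f_w|\,|N(s,0)-N(s,1)|-2\gamma M^{k-2}-O(1/m).
\]
The integer $N(s,0)-N(s,1)$ is nonzero by (L1), so by \eqref{eq:Aq} the first term is at least $c_0M^{k-2}/(k-2)!\ge c_0M^{k-2}/K!$, while $2\gamma M^{k-2}\le c_0M^{k-2}/(2K!)$. The right side is positive for large $n$.

\emph{One cell.} By (L2) and \eqref{eq:Aq}, the main term $\epsilon A_{k-3}H_w(s,\theta)$ in Lemma~\ref{lem:bottom} has absolute value at least $c_0M^{k-3}/K!$, while $|\mathcal E'|\le c_0M^{k-3}/(4K!)+O(1/m)$. So for large $n$ every step between consecutive vertices of the cell $(u,s,\theta)$ is nonzero and has the sign of $(-1)^{s+\theta+1}H_w(s,\theta)$, which is the same for all steps. Thus $D_w$ is strictly monotone along the cell, and $D_w(x)\ne D_w(x')$.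

As $\mathcal W$ is finite, for all large $n\equiv r\pmod4$ the function $D_w$ is injective on $V(G)$ for every $w\in\mathcal W$.
\end{proof}

Proposition~\ref{prop:main} implies Theorem~\ref{thm:weights}, as explained after Lemma~\ref{lem:patterns}, and with it Theorems~\ref{thm:induced} and~\ref{thm:noninduced}.

\begin{thebibliography}{9}

\bibitem{DLMF}
Tatiana Dovzhenok, Ilya Lukashenko, Andrei Mikhalev, and Yahor Filiuta,
\emph{On infinite families of $[P_n]$-irregular graphs},
arXiv:2609.24707 (2026).

\bibitem{McD}
C.~McDiarmid,
\emph{On the method of bounded differences},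
Surveys in Combinatorics 1989.

\end{thebibliography}
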